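\title{A zero-one law for Frobenius summands and the total rank formula}

\begin{abstract}
Let $R$ be an F-finite Noetherian local ring of characteristic $p$ over which finitely generated modules decompose uniquely into indecomposables. Let $M$ be a finitely generated module and $\mathfrak p$ a minimal prime of its support with $\dim R/\mathfrak p=\dim M$. For each $e$, the indecomposable summands of the Frobenius pushforward $F^e_*M$ share its rank at $\mathfrak p$. The total rank formula asserts that this remains true in the limit $e\to\infty$, when the asymptotic multiplicity of each summand is computed separately. We prove the conjecture, posed by Mukhopadhyay and Smirnov, that the formula holds as soon as one summand is an F-contributor with associated prime $\mathfrak p$. We show more: the normalized multiplicity of each indecomposable $X$ supported at $\mathfrak p$ converges, with an error $O(p^{-e})$ uniform in $X$; the limiting total rank is either $0$ or the rank of $M$; and the second case occurs exactly when an F-contributor with associated prime $\mathfrak p$ exists.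
\end{abstract}

\section{The problem and the results}\label{sec:intro}

\subsection{Frobenius summands and their signatures}

Throughout, $(R,\mathfrak m)$ is a Noetherian local ring of prime characteristic $p$ with residue field $k$. For an $R$-module $M$ and $e\ge0$, the \emph{Frobenius pushforward} $F^e_*M$ is the abelian group $M$ on which $r\in R$ acts as $r^{p^e}$. The letter $q$ always stands for $p^e$. We make two standing assumptions.
\begin{itemize}
\item $R$ is \emph{F-finite}: $F_*R=F^1_*R$ is a finitely generated $R$-module. Then $F^e_*M$ is finitely generated whenever $M$ is.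
\item $R$ satisfies \emph{KRS} (the Krull--Remak--Schmidt property): every finitely generated $R$-module is a direct sum of indecomposable modules, uniquely up to isomorphism and order of the summands.
\end{itemize}
Complete local rings satisfy KRS, because over them the endomorphism ring of a finitely generated indecomposable module is local. We assume only KRS itself, and we do not assume that these endomorphism rings are local.

Modules are finitely generated over $R$, except for localizations, and indecomposable modules are nonzero. Define $\alpha=\alpha(R)$ by $[F_*k:k]=p^{\alpha}$. For an indecomposable $X$, let $\operatorname{mult}_X(N)$ be the number of summands isomorphic to $X$ in a decomposition of $N$ into indecomposables. By KRS, $X^a$ is isomorphic to a direct summand of $N$ if and only if $a\le\operatorname{mult}_X(N)$. Put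
\[
m_e(M,X)=\operatorname{mult}_X(F^e_*M),
\]
and let $\operatorname{find}(M)$ be the set of isomorphism classes of indecomposable $X$ with $m_e(M,X)>0$ for some $e\ge0$.

For a prime $\mathfrak p$ write $\operatorname{rk}_{\mathfrak p}(N)=\ell_{R_{\mathfrak p}}(N_{\mathfrak p})$. If $N$ is a module over the domain $R/\mathfrak p$, this is its usual rank. Let $\mathfrak p$ be a minimal prime of $\operatorname{Supp}M$ with $\dim R/\mathfrak p=\dim M=d$. Computing the length of $(F^e_*M)_{\mathfrak p}$ in two ways (see Lemma~\ref{lem:basic}) gives the \emph{rank identity}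
\begin{equation}\label{eq:rank}
\sum_X m_e(M,X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)\,q^{d+\alpha}\qquad(e\ge0).
\end{equation}
So $q^{d+\alpha}$ is the natural scale on which to measure multiplicities. The following definition makes sense without any knowledge of convergence.

\begin{definition}\label{def:cs}
Let $M$ be a module, $X$ an indecomposable module and $\mathfrak p$ a prime. The \emph{Ces\`aro F-splitting signature} of $M$ towards $X$ at $\mathfrak p$ is
\[
\operatorname{cs}_{\mathfrak p}(M,X)=\limsup_{n\to\infty}\frac1n\sum_{e=1}^n\frac{m_e(M,X)}{p^{e(\dim R/\mathfrak p+\alpha)}}.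
\]
We write $\operatorname{cs}(M,X)$ for the same quantity with $\dim R/\mathfrak p$ replaced by $\dim X$. An indecomposable $X$ is an \emph{F-contributor} if $\operatorname{cs}(N,X)>0$ for some module $N$ with $\dim N=\dim X$.
\end{definition}

The number of summands of $F^e_*N$ is $O(q^{\dim N+\alpha})$ by Lemma~\ref{lem:basic}, so an F-contributor is a module that occurs, on average, at the largest possible rate in the pushforwards of some module of its own dimension.

With $M$ and $\mathfrak p$ as in \eqref{eq:rank}, we say that the \emph{total rank formula at $\mathfrak p$ holds for $M$} if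
\begin{equation}\label{eq:trf}
\sum_{X\in\operatorname{find}(M)}\operatorname{cs}_{\mathfrak p}(M,X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M),
\end{equation}
where each signature is computed separately before summing. Only those $X$ with $\mathfrak p\in\operatorname{Supp}X$ contribute. The following conjecture is posed in \cite{MS}.

\medskip
\noindent\textbf{Conjecture (total rank formula).} \emph{Let $M$ be a finitely generated $R$-module and $\mathfrak p$ a minimal prime of $\operatorname{Supp}M$ with $\dim R/\mathfrak p=\dim M$. Suppose that $\operatorname{find}(M)$ contains an F-contributor $X$ with $\mathfrak p\in\operatorname{Ass}X$. Then the total rank formula at $\mathfrak p$ holds for $M$.}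

\subsection{Two curves}

In both examples $k$ is perfect, so $\alpha=0$, and the ring $R$ is complete and reduced. Then $F^e_*R$ is $R$ viewed as a module over its subring $R^q\cong R$ of $q$-th powers.

\begin{example}[the node]\label{ex:node}
Let $R=k[[x,y]]/(xy)$, $M=R$ and $\mathfrak p=(x)$, so $d=1$ and $\operatorname{rk}_{\mathfrak p}(R)=1$. Sorting the monomials $1,x^i,y^j$ by their exponents modulo $q$ gives
\[
R=R^q\oplus\bigoplus_{i=1}^{q-1}x^ik[[x^q]]\oplus\bigoplus_{j=1}^{q-1}y^jk[[y^q]],
\]
that is, $F^e_*R\cong R\oplus(R/y)^{q-1}\oplus(R/x)^{q-1}$. The three cyclic modules are indecomposable and have ranks $1,0,1$ at $\mathfrak p$. Here $\operatorname{cs}_{\mathfrak p}(R,R)=\lim 1/q=0$ and $\operatorname{cs}_{\mathfrak p}(R,R/x)=\lim(q-1)/q=1$. So $R/x$ is an F-contributor with associated prime $\mathfrak p$, and \eqref{eq:trf} reads $0\cdot1+1\cdot0+1\cdot1=1$.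
\end{example}

\begin{example}[the cusp]\label{ex:cusp}
Let $R=k[[t^2,t^3]]$, the ring of power series without a linear term, $M=R$ and $\mathfrak p=0$. For $e\ge1$ the ring $R$ is stable under multiplication by $t^q$, and it is free over $k[[t^q]]$ with basis $1,t^2,\dots,t^{q-1},t^{q+1}$. Hence $F^e_*R\cong\bar R^{\,q}$ with $\bar R=k[[t]]$, which is torsion-free of rank one and therefore indecomposable. All the rank is carried by $\bar R$, and none by $R$.
\end{example}

\subsection{What could go wrong}\label{sec:wrong}

Divide \eqref{eq:rank} by its right side. For each $e$ the \emph{shares} $m_e(M,X)\operatorname{rk}_{\mathfrak p}(X)/(\operatorname{rk}_{\mathfrak p}(M)q^{d+\alpha})$ form a probability distribution on $\operatorname{find}(M)$, and \eqref{eq:trf} asks whether the limit may be taken term by term. If $\operatorname{find}(M)$ is finite and the shares converge, as in the two examples, the formula is automatic. In general, since $F^{e+f}_*=F^f_*F^e_*$, the shares evolve like the distribution of a Markov chain whose states are indecomposable modules (Section~\ref{sec:B} makes this exact). Three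 abstract chains show what has to be considered.
\begin{itemize}
\item[(i)] Two states that are swapped at each step. The shares oscillate and only their Ces\`aro means converge.
\item[(ii)] States $1,2,3,\dots$ with $n\mapsto n+1$. Every share tends to $0$, and all the mass escapes.
\item[(iii)] The chain (ii) with two more states $0$ and $*$, where $*$ is fixed and $0$ moves to $*$ or to $1$ with probability $\frac12$ each. Starting from $0$, the limiting shares add up to $\frac12$.
\end{itemize}
The hypothesis of the conjecture says that some mass does not escape, though only for an unspecified module $N$ in place of $M$. The conclusion says that no mass escapes. Chain (iii) shows that this does not follow from the Markov structure alone. In (iii) the limit depends on the starting state: from $*$, the state $*$ keeps all the mass. The proof below shows that for Frobenius summands the limits exist and do not depend on the starting module, and that this excludes (i) and (iii).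

\subsection{Results}

\begin{theorem}\label{thm:A}
Let $\mathfrak p$ be a prime of $R$, $D=R/\mathfrak p$ and $d=\dim D$.
\begin{itemize}
\item[(a)] For every indecomposable $X$ the limit $s_{\mathfrak p}(X)=\lim_{e\to\infty}m_e(D,X)/q^{d+\alpha}$ exists.
\item[(b)] Let $M$ be a module with $\dim M=d$ and $\mathfrak p\in\operatorname{Supp}M$. There is a constant $C_M$ such that
\[
\bigl|m_e(M,X)-\operatorname{rk}_{\mathfrak p}(M)\,s_{\mathfrak p}(X)\,q^{d+\alpha}\bigr|\le C_M\,q^{d-1+\alpha}
\]
for all $e\ge0$ and all indecomposable $X$ with $\mathfrak p\in\operatorname{Supp}X$. In particular, for such $X$ we have $\operatorname{cs}_{\mathfrak p}(M,X)=\operatorname{rk}_{\mathfrak p}(M)\,s_{\mathfrak p}(X)$, and the $\limsup$ in its definition is a limit.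
\end{itemize}
\end{theorem}

The condition $\mathfrak p\in\operatorname{Supp}X$ cannot be dropped. In Example~\ref{ex:node}, $D=k[[y]]$ has free pushforwards, so $s_{\mathfrak p}(R/y)=0$, while $m_e(R,R/y)=q-1$.

\begin{theorem}\label{thm:B}
Let $\mathfrak p$ be a prime of $R$ and $D=R/\mathfrak p$. Then
\[
\sum_{X\in\operatorname{find}(D)}s_{\mathfrak p}(X)\operatorname{rk}_{\mathfrak p}(X)\in\{0,1\},
\]
and the sum equals $1$ if and only if some F-contributor has $\mathfrak p$ as an associated prime. The F-contributors $X$ with $\mathfrak p\in\operatorname{Ass}X$ are exactly the indecomposable $X$ with $s_{\mathfrak p}(X)>0$.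
\end{theorem}

\begin{theorem}\label{thm:C}
Let $M$ be a module and $\mathfrak p$ a minimal prime of $\operatorname{Supp}M$ with $\dim R/\mathfrak p=\dim M$. If some F-contributor, in $\operatorname{find}(M)$ or not, has $\mathfrak p$ as an associated prime, then the total rank formula at $\mathfrak p$ holds for $M$, and all such F-contributors lie in $\operatorname{find}(M)$. Otherwise the left side of \eqref{eq:trf} is $0$. In particular, the conjecture holds.
\end{theorem}

Since $\operatorname{rk}_{\mathfrak p}(M)>0$, the formula fails in the second case, so the hypothesis of the conjecture is also necessary.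

The main tool is Proposition~\ref{prop:key}: if an endomorphism $\varphi$ of $N$ factors through $Q$, then $Q$ has as many summands $X$ as $N$, up to a loss of at most the number of generators of $N/\varphi N$. After applying $F^e_*$ this loss is $O(q^{d-1+\alpha})$ when $\dim N/\varphi N\le d-1$. This compares all torsion-free $D$-modules with free ones, in particular $F_*D$ with $D^{p^{d+\alpha}}$, and gives Theorem~\ref{thm:A} (Section~\ref{sec:A}). An elementary zero-one law for Markov chains then gives Theorems~\ref{thm:B} and~\ref{thm:C} (Section~\ref{sec:B}). These two theorems use only the convergence for each fixed $X$, not its uniformity.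

\section{Counting in Frobenius pushforwards}\label{sec:basic}

Let $\mu(N)=\dim_kN/\mathfrak mN$, the minimal number of generators of $N$. A module of dimension at most $-1$ is zero. For a prime $Q$, let $\kappa(Q)$ be the residue field of $R_Q$. For a finitely generated $R_Q$-module $L$, let $H^0_Q(L)$ be the submodule of elements killed by a power of $Q$. It has finite length, and $H^0_Q(N_Q)\ne0$ if and only if $Q\in\operatorname{Ass}N$.

\begin{lemma}\label{lem:basic}
Let $M,N$ be modules, $X$ an indecomposable module and $Q$ a prime.
\begin{itemize}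
\item[(a)] The functor $F^e_*$ is exact and commutes with localization and with $H^0_Q$. The modules $N$ and $F^e_*N$ have the same support and the same associated primes.
\item[(b)] $m_e(F^f_*M,X)=m_{e+f}(M,X)=\sum_Zm_e(M,Z)\,m_f(Z,X)$, the sum running over the indecomposable $Z$, and $m_e(M,X)\le\mu(F^e_*M)$.
\item[(c)] If $\dim N\le n$, there is a constant $C$ with $\mu(F^e_*N)\le Cq^{n+\alpha}$ for all $e$.
\item[(d)] If $L$ is an $R_Q$-module of finite length, then $\ell_{R_Q}(F^e_*L)=\ell_{R_Q}(L)\,q^{\dim R/Q+\alpha}$. In particular \eqref{eq:rank} holds.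
\end{itemize}
\end{lemma}

\begin{proof}
(a) The functor does not change underlying groups and maps, so it is exact. Inverting the elements $u\notin Q$ has the same effect as inverting their $q$-th powers, so $(F^e_*N)_Q=F^e_*(N_Q)$. An element is killed by a power of $Q$ if and only if it is killed by a power of the ideal $Q^{[q]}$ generated by the $q$-th powers, so $H^0_Q(F^e_*L)=F^e_*H^0_Q(L)$. The statements on $\operatorname{Supp}$ and $\operatorname{Ass}$ follow.

(b) Apply $F^f_*$ to $F^e_*M\cong\bigoplus_ZZ^{m_e(M,Z)}$ and count copies of $X$. The inequality holds because $\mu$ is additive on direct sums and $\mu(X)\ge1$.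

(c) We may assume $N\neq0$. We have $F^e_*N/\mathfrak mF^e_*N=F^e_*(N/\mathfrak m^{[q]}N)$, and a composition series of $N/\mathfrak m^{[q]}N$ shows that this space has dimension $q^\alpha\ell(N/\mathfrak m^{[q]}N)$. Let $\mathfrak m$ be generated by $h\ge1$ elements. A monomial of degree $hq$ in them has an exponent at least $q$, so $\mathfrak m^{hq}\subseteq\mathfrak m^{[q]}$. The Hilbert--Samuel function $i\mapsto\ell(N/\mathfrak m^iN)$ is eventually a polynomial of degree $\dim N$, so $\ell(N/\mathfrak m^{[q]}N)\le\ell(N/\mathfrak m^{hq}N)\le Cq^{\dim N}$.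

(d) By a composition series of $L$ and the multiplicativity of field degrees, it suffices to show that $[F_*K:K]=p^{n+\alpha}$, where $K=\kappa(Q)$ is the fraction field of the F-finite local domain $A=R/Q$ and $n=\dim A$. This is a standard degree formula, and we recall the argument. Let $r=[F_*K:K]$, the rank of $F_*A$. The ideals $(\mathfrak m^i)^{[p]}$ are cofinal with the powers of $\mathfrak m$, so $F_*A\otimes_A\hat A\cong F_*\hat A$. Let $P$ be a minimal prime of $\hat A$ with $\dim\hat A/P=n$. Nonzero elements of $A$ are nonzerodivisors on the flat algebra $\hat A$, so $\hat A_P$ contains $K$ and $F_*(\hat A_P)\cong(\hat A_P)^r$. Comparing lengths gives $r=[F_*\kappa(P):\kappa(P)]$. By the Cohen structure theorem, $\hat A/P$ is module-finite over a subring $A_0=k[[x_1,\dots,x_n]]$. The module $F_*A_0$ is free on the products of a basis element of $F_*k$ with a monomial whose exponents are below $p$, so the fraction field $K_0$ of $A_0$ has $[K_0:K_0^p]=p^{n+\alpha}$. For the finite extension $K_1=\kappa(P)$ of $K_0$ we have $[K_1:K_1^p][K_1^p:K_0^p]=[K_1:K_0][K_0:K_0^p]$ and $[K_1^p:K_0^p]=[K_1:K_0]$,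 so $r=[K_1:K_1^p]=p^{n+\alpha}$. For \eqref{eq:rank}, take $Q=\mathfrak p$ and $L=M_{\mathfrak p}$.
\end{proof}

The next lemma says that an associated prime of small dimension keeps a module from occurring often.

\begin{lemma}\label{lem:ass}
Let $N$ be a module, $X$ an indecomposable module and $Q\in\operatorname{Ass}X$. Then
\[
m_e(N,X)\le\ell\bigl(H^0_Q(N_Q)\bigr)\,q^{\dim R/Q+\alpha}\qquad(e\ge0).
\]
\end{lemma}

\begin{proof}
Let $m=m_e(N,X)$. Then $H^0_Q(X_Q)^m$ is a direct summand of $H^0_Q((F^e_*N)_Q)=F^e_*H^0_Q(N_Q)$, and $H^0_Q(X_Q)\ne0$. Compare lengths using Lemma~\ref{lem:basic}(d).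
\end{proof}

\section{Summands that survive an endomorphism}\label{sec:key}

We want to show that two modules that agree away from a closed set of smaller dimension have nearly the same multiplicities $m_e$. A single map with small cokernel does not control multiplicities: if $\mathfrak m\ne0$, the map $R\to k$ has zero cokernel, but $R$ has no summand $k$. A pair of maps $N\to Q\to N$ whose composite has small cokernel does control them.

\begin{proposition}\label{prop:key}
Let $X$ be indecomposable, $\varphi\in\operatorname{End}_R(N)$ and $m'=\operatorname{mult}_X(N)-\mu(N/\varphi N)$. If $m'>0$, there are maps $f\colon X^{m'}\to N$ and $g\colon N\to X^{m'}$ with $g\varphi f=1$. Consequently, if $\varphi$ factors through a module $Q$, then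
\[
\operatorname{mult}_X(Q)\ge\operatorname{mult}_X(N)-\mu(N/\varphi N).
\]
\end{proposition}

The second statement follows from the first: if $\varphi=hh'$ with $h'\colon N\to Q$ and $h\colon Q\to N$, then $(gh)(h'f)=1$, so $X^{m'}$ is a direct summand of $Q$. The loss $\mu(N/\varphi N)$ does not depend on $X$.

\subsection{The case of free summands}\label{sec:free}

Take $X=R$ and $m=\operatorname{mult}_R(N)$. Let $N_0$ be the set of $x\in N$ with $g(x)\in\mathfrak m$ for all $g\in\operatorname{Hom}(N,R)$, and let $S=N/N_0$. Since $N_0\supseteq\mathfrak mN$, the module $S$ is a quotient of the vector space $N/\mathfrak mN$. The coordinate functions of a summand $R^m$ show that its basis stays linearly independent in $S$, so $\dim S\ge m$. The map $\varphi$ preserves $N_0$, because $g\varphi$ is again a map to $R$. Now: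
\begin{itemize}
\item[(1)] $S/\varphi S$ is a quotient of $(N/\varphi N)\otimes k$. Hence $\dim\varphi S\ge m-\mu(N/\varphi N)=m'$, and there are $x_1,\dots,x_{m'}\in N$ such that the $\varphi x_i$ are linearly independent in $S$.
\item[(2)] The linear forms on $S$ induced by maps $g\colon N\to R$ form a subspace of the dual space with no common zero except $0$, so they fill the dual space. Choose $g_l$ with $g_l(\varphi x_i)\equiv\delta_{li}$ modulo $\mathfrak m$.
\item[(3)] The matrix $(g_l\varphi x_i)$ has unit determinant. With $f=(x_i)$ and $g=(g_l)$, the map $g\varphi f$ is invertible, and we replace $g$ by $(g\varphi f)^{-1}g$.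
\end{itemize}
For general $X$, the module $\operatorname{Hom}(X,N)$ replaces $N=\operatorname{Hom}(R,N)$, and the radical of $\operatorname{End}(X)$ replaces $\mathfrak m$. Steps (2) and (3) carry over. Step (1) does not, since $S$ is no longer a quotient of $N/\mathfrak mN$ and $\operatorname{Hom}(X,-)$ need not be right exact. Lemma~\ref{lem:coker} is its substitute.

\subsection{The functor $S$}

We recall the facts on the Jacobson radical $\operatorname{rad}E$ of a ring $E$ that we use. The elements of $1+\operatorname{rad}E$ are units, and a two-sided ideal $\mathfrak a$ such that $1+\mathfrak a$ consists of units lies in $\operatorname{rad}E$. In that case $\operatorname{rad}(E/\mathfrak a)=\operatorname{rad}E/\mathfrak a$. Also $\operatorname{rad}M_n(E)=M_n(\operatorname{rad}E)$. If $\Lambda$ is a finite-dimensional algebra, then $\operatorname{rad}\Lambda$ is nilpotent, $\Lambda/\operatorname{rad}\Lambda$ is semisimple, and idempotents of $\Lambda/\operatorname{rad}\Lambda$ lift to $\Lambda$. Over a semisimple ring $\bar E$, every module is a direct sum of simple modules, and all injections and surjections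 split. Every simple right module is isomorphic to $\varepsilon\bar E$ for a primitive idempotent $\varepsilon$, and $\bar E\varepsilon$ is then a simple left module; the same holds with the sides exchanged.

Fix an indecomposable $X$. Put $E=\operatorname{End}_R(X)$, $\bar E=E/\operatorname{rad}E$ and $Y=X/\mathfrak mX$, and let $\theta\colon E\to\operatorname{End}_k(Y)$ be the natural map. If $h\in\ker\theta$, then $1+h$ is surjective by Nakayama's lemma, and a surjective endomorphism of a Noetherian module is bijective. Hence $\ker\theta\subseteq\operatorname{rad}E$. So $\Lambda=\theta(E)$ is a finite-dimensional $k$-algebra with radical $J=\theta(\operatorname{rad}E)$, and $\bar E=\Lambda/J$ is a finite-dimensional semisimple $k$-algebra. Write $\bar E\cong\bigoplus_jT_j^{n_j}$ as right modules, with the $T_j$ simple and pairwise non-isomorphic and $n_j\ge1$. Every simple right $\bar E$-module is one of the $T_j$. (If $E$ is local, $\bar E$ is a division ring, there is one $T_j$, and all idempotents below equal $1$.)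

For a module $N$ define
\begin{align*}
S(N)&=\operatorname{Hom}(X,N)/\{f: gf\in\operatorname{rad}E\text{ for all }g\in\operatorname{Hom}(N,X)\},\\
S^*(N)&=\operatorname{Hom}(N,X)/\{g: gf\in\operatorname{rad}E\text{ for all }f\in\operatorname{Hom}(X,N)\}.
\end{align*}
Composition makes $S(N)$ a right and $S^*(N)$ a left $E$-module, and $\operatorname{rad}E$ acts as zero, so they are $\bar E$-modules. They are finitely generated over $R$ and killed by $\mathfrak m$, because $\mathfrak mE\subseteq\ker\theta$. So they are finite-dimensional over $k$ and have finite length over $\bar E$. A map $\psi\colon N\to N'$ induces an $\bar E$-linear map $S(N)\to S(N')$, again written $\psi$: if $f$ is zero in $S(N)$, then $g'\psi f\in\operatorname{rad}E$ for every $g'\colon N'\to X$. Thus $S$ is an additive functor, so it commutes with finite direct sums, and $S(X)=\bar E$. The next lemma is step (2).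

\begin{lemma}\label{lem:dual}
The map $S^*(N)\to\operatorname{Hom}_{\bar E}(S(N),\bar E)$ that sends $\bar g$ to $\bar f\mapsto\overline{gf}$ is bijective.
\end{lemma}

\begin{proof}
It is injective by the definition of $S^*(N)$, and the analogous map $S(N)\to\operatorname{Hom}_{\bar E}(S^*(N),\bar E)$ is injective by the definition of $S(N)$. Evaluation at $\varepsilon$ identifies $\operatorname{Hom}_{\bar E}(\varepsilon\bar E,\bar E)$ with $\bar E\varepsilon$, and $\operatorname{Hom}_{\bar E}(\bar E\varepsilon,\bar E)$ with $\varepsilon\bar E$. So $\operatorname{Hom}_{\bar E}(-,\bar E)$ takes simple modules to simple modules and preserves length on both sides. The two injections give $\ell(S^*(N))\le\ell(S(N))\le\ell(S^*(N))$. The first map is therefore an injection between modules of the same finite length.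
\end{proof}

\subsection{The cokernel of $\varphi$ on $S(N)$}

To relate $S(N)/\varphi S(N)$ to $\mu(N/\varphi N)=\dim V/\tau V$, where $V=N/\mathfrak mN$ and $\tau$ is induced by $\varphi$, we reduce everything modulo $\mathfrak m$. Suppose for a moment that $E$ is local and that $S(N)/\varphi S(N)$ has length $\beta$. Then $\beta$ copies of $X$ in $N$ give $\beta$ copies of $Y$ in $V$. These need not inject into $V/\tau V$, because an element of $\operatorname{rad}E$ need not vanish on $Y$. For the cusp of Example~\ref{ex:cusp} take $N=X=\bar R$, with $E=k[[t]]$, and $\varphi=t$. Then $\beta=1$, the space $V=Y=k[[t]]/(t^2)$ has dimension $2$, and $V/\tau V$ has dimension $1$. What remains true is that $\operatorname{rad}E$ acts nilpotently on $Y$, and that each layer of a suitable filtration, here $Y\supset tY\supset0$, has dimension at most $\dim V/\tau V$. The number of layers is at most $\dim Y$, and this factor cancels. The linear algebra is as follows.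

\begin{lemma}\label{lem:linear}
Let $U,V$ be finite-dimensional vector spaces, $\tau\in\operatorname{End}(V)$, and $A\colon U\to V$, $B\colon V\to U$ linear maps with $BA=1$. Put $G_a=B\tau^aA$ for $a\ge1$. If every product of $\omega$ of the maps $G_a$ is zero, then $\dim U\le\omega\dim V/\tau V$.
\end{lemma}

\begin{proof}
Define $U_0=U$ and $U_{i+1}=\sum_{a\ge1}G_aU_i$. Then $U_1\subseteq U_0$, so $U_{i+1}\subseteq U_i$ by induction, and $U_\omega=0$ by hypothesis. We know $B\tau$ only on vectors of the form $\tau^aAu$, so we pass to the smallest $\tau$-stable subspace containing $AU_i$, namely $Z_i=\sum_{a\ge0}\tau^aAU_i$. Then $\tau Z_i=\sum_{a\ge1}\tau^aAU_i\subseteq Z_i$, and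
\[
BZ_i=U_i+U_{i+1}=U_i,\qquad B\tau Z_i=U_{i+1}.
\]
So $B$ induces a surjection $Z_i/\tau Z_i\to U_i/U_{i+1}$. An endomorphism of a finite-dimensional space has kernel and cokernel of the same dimension, and kernels shrink under restriction to a subspace. Therefore
\[
\dim U_i/U_{i+1}\le\dim Z_i/\tau Z_i=\dim\ker(\tau|_{Z_i})\le\dim\ker\tau=\dim V/\tau V.
\]
Sum over $0\le i<\omega$.
\end{proof}

\begin{lemma}\label{lem:coker}
Let $\varphi\in\operatorname{End}_R(N)$ and let $T$ be a simple right $\bar E$-module. The multiplicity $\beta$ of $T$ in $S(N)/\varphi S(N)$ satisfies $\beta\le\mu(N/\varphi N)$.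
\end{lemma}

\begin{proof}
Let $S=S(N)$, assume $\beta>0$, and write $T\cong\varepsilon\bar E$ with $\varepsilon$ a primitive idempotent. There is a surjection $v\colon S\to S/\varphi S\to(\varepsilon\bar E)^\beta$, and it has a section $u$. Since $v$ kills $\varphi S$, we have $vu=1$ and $v\varphi^au=0$ for $a\ge1$. Let $f_i\colon X\to N$ represent the image under $u$ of the vector with $\varepsilon$ in the $i$-th place and $0$ elsewhere. By Lemma~\ref{lem:dual}, the $l$-th component $S\to\varepsilon\bar E\subseteq\bar E$ of $v$ is given by some $g_l\colon N\to X$. Thus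
\begin{equation}\label{eq:gf}
\overline{g_lf_i}=\delta_{li}\,\varepsilon,\qquad g_l\varphi^af_i\in\operatorname{rad}E\quad(a\ge1).
\end{equation}

Lift $\varepsilon$ to an idempotent $\eta\in\Lambda$. As $\eta\ne0$ acts on $Y$, the space $W=\eta Y$ is nonzero. Let $\omega=\dim W$ and $J'=\eta J\eta$, which acts on $W$. The subspaces $W_i=J'^{\,i}W$ decrease. If $W_{i+1}=W_i$, then $W_i=J'^{\,n}W_i$ for all $n$, and this is $0$ because $J$ is nilpotent. So the $W_i$ decrease strictly until they vanish, and $W_\omega=0$. Let $U=W^\beta$ and let $\mathcal J=M_\beta(J')$ act on $U$. It is closed under sums and products and maps $W_i^\beta$ into $W_{i+1}^\beta$, so every product of $\omega$ elements of $\mathcal J$ is zero on $U$.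

Let $V=N/\mathfrak mN$ with the map $\tau$ induced by $\varphi$. Define
\[
A\colon U\to V,\quad(y_i)\mapsto\sum_i\bar f_i(y_i),\qquad\qquad B_0\colon V\to U,\quad z\mapsto(\eta\,\bar g_l(z))_l,
\]
where bars denote reduction modulo $\mathfrak m$. Since $\eta$ is the identity on $W$, the $(l,i)$ entry of $B_0\tau^aA$ is $\eta\,\theta(g_l\varphi^af_i)\,\eta$. By \eqref{eq:gf}, $\theta(g_lf_i)\in\delta_{li}\eta+J$ and $\theta(g_l\varphi^af_i)\in J$ for $a\ge1$. Hence $B_0A=1+\nu$ with $\nu\in\mathcal J$, and $B_0\tau^aA\in\mathcal J$ for $a\ge1$. The inverse $(1+\nu)^{-1}=1-\nu+\nu^2-\cdots$ is a finite sum in $1+\mathcal J$. So $B=(1+\nu)^{-1}B_0$ satisfies $BA=1$ and $B\tau^aA\in\mathcal J$ for $a\ge1$. Lemma~\ref{lem:linear} gives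
\[
\beta\omega=\dim U\le\omega\dim V/\tau V=\omega\,\mu(N/\varphi N),
\]
and $\omega>0$.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:key}]
Let $m=\operatorname{mult}_X(N)$, $\gamma=\mu(N/\varphi N)$ and $S=S(N)$. Since $S(X^m)=\bar E^m$ is a direct summand of $S$, the simple module $T_j$ has multiplicity at least $n_jm$ in $S$. By Lemma~\ref{lem:coker} its multiplicity in $\varphi S$ is at least $n_jm-\gamma\ge n_j(m-\gamma)=n_jm'$. So there is an embedding $\bar E^{m'}\to\varphi S$. Lift it along the split surjection $\varphi\colon S\to\varphi S$ to a map $u\colon\bar E^{m'}\to S$. Then $\varphi u$ is injective, hence split, and there is $v\colon S\to\bar E^{m'}$ with $v\varphi u=1$. Represent the images of the basis vectors under $u$ by maps $f_i\colon X\to N$ and, by Lemma~\ref{lem:dual}, the components of $v$ by maps $g_l\colon N\to X$. With $f=(f_i)$ and $g=(g_l)$, the matrix $g\varphi f=(g_l\varphi f_i)\in M_{m'}(E)$ is congruent to $1$ modulo $M_{m'}(\operatorname{rad}E)=\operatorname{rad}M_{m'}(E)$, so it is invertible. Replace $g$ by $(g\varphi f)^{-1}g$.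
\end{proof}

\begin{corollary}\label{cor:compare}
Let $\varphi\in\operatorname{End}_R(N)$ factor through a module $Q$, and suppose $\dim N/\varphi N\le d-1$. There is a constant $C$, depending only on $d$ and $N/\varphi N$, such that
\[
m_e(Q,X)\ge m_e(N,X)-Cq^{d-1+\alpha}
\]
for all $e\ge0$ and all indecomposable $X$.
\end{corollary}

\begin{proof}
The endomorphism $F^e_*\varphi$ of $F^e_*N$ factors through $F^e_*Q$ and has cokernel $F^e_*(N/\varphi N)$. Apply Proposition~\ref{prop:key} and Lemma~\ref{lem:basic}(c).
\end{proof}

\section{Convergence of the multiplicities}\label{sec:A}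

We prove Theorem~\ref{thm:A}. Fix $\mathfrak p$, $D=R/\mathfrak p$ and $d=\dim D$. The symbols $C,C',C''$ denote constants that are independent of $e$ and $X$, and they may change from one statement to the next.

\subsection{Torsion-free modules over $R/\mathfrak p$}

\begin{lemma}\label{lem:tf}
Let $Y\ne0$ be a torsion-free $D$-module of rank $r$. There is a constant $C$ with $|m_e(Y,X)-r\,m_e(D,X)|\le Cq^{d-1+\alpha}$ for all $e\ge0$ and all indecomposable $X$.
\end{lemma}

\begin{proof}
Let $K$ be the fraction field of $D$, and view $Y$ and $D^r$ inside $Y\otimes K=K^r$. Clearing denominators gives nonzero $c_1,c_2\in D$ with $c_1Y\subseteq D^r$ and $c_2D^r\subseteq Y$. Multiplication by $c_1$ and $c_2$ gives maps $Y\to D^r\to Y$ and $D^r\to Y\to D^r$, and both composites are multiplication by $c=c_1c_2\ne0$. Their cokernels are modules over $D/cD$, which has dimension at most $d-1$. Apply Corollary~\ref{cor:compare} to both.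
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A}(a)]
The $D$-module $F_*D$ is torsion-free, since $a\in D$ acts as $a^p$. It has rank $p^{d+\alpha}$ by Lemma~\ref{lem:basic}(d), and $m_e(F_*D,X)=m_{e+1}(D,X)$. Put $a_e=m_e(D,X)/q^{d+\alpha}$. Dividing the estimate of Lemma~\ref{lem:tf} for $Y=F_*D$ by $p^{(e+1)(d+\alpha)}$ gives $|a_{e+1}-a_e|\le Cp^{-e}$. So $(a_e)$ converges, and its limit $s_{\mathfrak p}(X)$ satisfies $|a_e-s_{\mathfrak p}(X)|\le C\sum_{i\ge e}p^{-i}\le2Cp^{-e}$.
\end{proof}

Write $s=s_{\mathfrak p}$. The proof and Lemma~\ref{lem:tf} show that for every nonzero torsion-free $D$-module $Y$ there is a constant $C$ with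
\begin{equation}\label{eq:tf}
\bigl|m_e(Y,X)-\operatorname{rk}_{\mathfrak p}(Y)\,s(X)\,q^{d+\alpha}\bigr|\le Cq^{d-1+\alpha}\qquad\text{for all $e$ and all $X$.}
\end{equation}
Every $X\in\operatorname{find}(D)$ is a nonzero submodule of some $F^e_*D$, hence a torsion-free $D$-module of rank at least $1$, and \eqref{eq:rank} for $D$ gives $m_e(D,X)\le q^{d+\alpha}$. If $X\notin\operatorname{find}(D)$, then $s(X)=0$. So $0\le s(X)\le1$ for all $X$.

\subsection{Reduction to a radical annihilator}

Let $M$ be as in Theorem~\ref{thm:A}(b). Since $\dim R/\mathfrak p=\dim M$, the prime $\mathfrak p$ is minimal in $\operatorname{Supp}M$. The module $M_{\mathfrak p}$ has finite length but need not be a vector space over $\kappa(\mathfrak p)$, so it need not resemble a localization of a $D$-module. Frobenius repairs this. Let $I=\sqrt{\operatorname{ann}M}$ and choose $e_0$ with $I^{q_0}\subseteq\operatorname{ann}M$, where $q_0=p^{e_0}$. Then $I$ kills $N=F^{e_0}_*M$, and $\operatorname{Supp}N=\operatorname{Supp}M$ is the set of primes containing $I$. In particular $\dim N=\dim R/I=d$. Since $I$ is radical and $\mathfrak p$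 is minimal over $I$, we have $IR_{\mathfrak p}=\mathfrak pR_{\mathfrak p}$, so
\[
N_{\mathfrak p}\cong\kappa(\mathfrak p)^r,\qquad r=\operatorname{rk}_{\mathfrak p}(N)=\operatorname{rk}_{\mathfrak p}(M)\,q_0^{d+\alpha}.
\]
It suffices to prove the estimate of Theorem~\ref{thm:A}(b) for $N$. Indeed, for $e\ge e_0$ we have $m_e(M,X)=m_{e-e_0}(N,X)$ and $r\,(q/q_0)^{d+\alpha}=\operatorname{rk}_{\mathfrak p}(M)\,q^{d+\alpha}$, so the estimate for $N$ at $e-e_0$ is the estimate for $M$ at $e$, with the constant multiplied by $q_0^{-(d-1+\alpha)}$. For each of the finitely many $e<e_0$, the left side is at most $\mu(F^e_*M)+\operatorname{rk}_{\mathfrak p}(M)q^{d+\alpha}$, which is independent of $X$.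

\subsection{The lower bound}

Since $\operatorname{Hom}$ of finitely generated modules commutes with localization, isomorphisms $(D^r)_{\mathfrak p}\to N_{\mathfrak p}\to(D^r)_{\mathfrak p}$ become, after clearing denominators, maps $D^r\to N\to D^r$ that are isomorphisms at $\mathfrak p$. The cokernel of the composite is a $D$-module that vanishes at $\mathfrak p$. It is killed by a nonzero element of $D$ and has dimension at most $d-1$. Corollary~\ref{cor:compare} and \eqref{eq:tf} give, for all $e$ and $X$,
\[
m_e(N,X)\ge m_e(D^r,X)-Cq^{d-1+\alpha}\ge r\,s(X)\,q^{d+\alpha}-C'q^{d-1+\alpha}.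
\]

\subsection{The upper bound}

The reverse comparison would use maps from $N$ to a $D$-module and back. The cokernel of such a composite equals $N$ at every other minimal prime of $I$, so it can have dimension $d$, and Corollary~\ref{cor:compare} does not apply. We therefore use an endomorphism $b+c$ of $N$ with small cokernel, where $c$ vanishes on the other components and $b$ vanishes on the component $\mathfrak p$, and we show that only $c$ matters for $X$.

Let $\mathfrak q_1,\dots,\mathfrak q_n$ be the minimal primes of $I$ other than $\mathfrak p$, and $\mathfrak q=\bigcap_j\mathfrak q_j$, with $\mathfrak q=R$ if $n=0$. Then $\mathfrak p\cap\mathfrak q=I$. We choose $b$ and $c$, depending only on $N$ and $\mathfrak p$.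
\begin{itemize}
\item No $\mathfrak q_j$ lies in $\mathfrak p$, so there is $c_0\in\mathfrak q\setminus\mathfrak p$. As $\mathfrak pc_0\subseteq I$, the module $c_0N$ is a $D$-module. Let $T$ be its torsion submodule and let $c_1\in R\setminus\mathfrak p$ kill $T$. Multiplication by $c_1$ on $c_0N$ has kernel exactly $T$, so $c_1c_0N\cong c_0N/T$. Thus $c=c_1c_0\in\mathfrak q\setminus\mathfrak p$ and $cN$ is a torsion-free $D$-module. Its rank is $r$, because $(cN)_{\mathfrak p}=N_{\mathfrak p}$.
\item By prime avoidance there is $b\in\mathfrak p\setminus\bigcup_j\mathfrak q_j$. If $n=0$, take $b=0$. As $b\mathfrak q\subseteq I$, the ideal $\mathfrak q$ kills $bN$.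
\end{itemize}
The element $b+c$ is not in $\mathfrak p$, since $b\in\mathfrak p$ and $c\notin\mathfrak p$, and it is not in $\mathfrak q_j$, since $c\in\mathfrak q_j$ and $b\notin\mathfrak q_j$. So every prime in the support of $N/(b+c)N$ strictly contains a minimal prime of $I$. As $\dim R/I=d$, we get $\dim N/(b+c)N\le d-1$, and Lemma~\ref{lem:basic}(c) gives
\[
\gamma_e:=\mu\bigl(F^e_*(N/(b+c)N)\bigr)\le Cq^{d-1+\alpha}.
\]
For the node with $N=R$ and $\mathfrak p=(x)$ one can take $c=y$ and $b=x$. Then $cN\cong R/x$, and $\gamma_e=2$ for $e\ge1$ because $R/(x+y)\cong k[x]/(x^2)$.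

\begin{lemma}\label{lem:split}
Let $X$ be indecomposable with $\mathfrak p\in\operatorname{Supp}X$, and suppose that every associated prime of $X$ is a minimal prime of $I$. Then $m_e(cN,X)\ge m_e(N,X)-\gamma_e$ for all $e$.
\end{lemma}

\begin{proof}
Let $m'=m_e(N,X)-\gamma_e$ and assume $m'>0$. For $a\in R$ let $F^e_*(a)$ be the endomorphism of $F^e_*N$ obtained by applying $F^e_*$ to multiplication by $a$ on $N$. It is additive in $a$ and has image $F^e_*(aN)$. Proposition~\ref{prop:key} gives $f\colon X^{m'}\to F^e_*N$ and $g\colon F^e_*N\to X^{m'}$ with $g\,F^e_*(b+c)\,f=1$. Put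
\[
\pi_c=g\,F^e_*(c)\,f,\qquad\pi_b=g\,F^e_*(b)\,f.
\]
Then $\pi_c+\pi_b=1$, so $\pi_c$ and $\pi_b$ commute. The map $\pi_c$ factors through $F^e_*(cN)$, which is killed by $\mathfrak p$, and $\pi_b$ factors through $F^e_*(bN)$, which is killed by $\mathfrak q$. So $\mathfrak p$ kills $\operatorname{Im}\pi_c$, $\mathfrak q$ kills $\operatorname{Im}\pi_b$, and $\mathfrak p+\mathfrak q$ kills $\operatorname{Im}(\pi_c\pi_b)=\operatorname{Im}(\pi_b\pi_c)$.

If this submodule of $X^{m'}$ were nonzero, it would have an associated prime $Q$, and $Q\in\operatorname{Ass}X$ would contain $\mathfrak p+\mathfrak q\ni b+c$. By hypothesis $Q$ is a minimal prime of $I$, and none of these contains $b+c$. Hence $\pi_c\pi_b=0$. Together with $\pi_c+\pi_b=1$ this makes $\pi_c,\pi_b$ complementary idempotents, and $X^{m'}=\operatorname{Im}\pi_c\oplus\operatorname{Im}\pi_b$. By KRS, $\operatorname{Im}\pi_b\cong X^l$ for some $l\ge0$. This module is killed by $c\in\mathfrak q\setminus\mathfrak p$, so it vanishes at $\mathfrak p$, while $X_{\mathfrak p}\ne0$. Thus $l=0$ and $\pi_c=1$. The identity of $X^{m'}$ factors through $F^e_*(cN)$,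 so $X^{m'}$ is a direct summand of $F^e_*(cN)$.
\end{proof}

Now let $X$ be indecomposable with $\mathfrak p\in\operatorname{Supp}X$ and fix $e$. We claim that
\begin{equation}\label{eq:upper}
m_e(N,X)\le r\,s(X)\,q^{d+\alpha}+C''q^{d-1+\alpha}.
\end{equation}
If $m_e(N,X)=0$, this holds because $s(X)\ge0$. Otherwise $\operatorname{Ass}X\subseteq\operatorname{Ass}F^e_*N=\operatorname{Ass}N$, and every $Q\in\operatorname{Ass}X$ contains $I$ and has $\dim R/Q\le d$. There are two cases.

Suppose some $Q\in\operatorname{Ass}X$ has $\dim R/Q\le d-1$. Then Lemma~\ref{lem:ass} gives $m_e(N,X)\le C_0\,q^{d-1+\alpha}$, where $C_0$ is the maximum of $\ell(H^0_{Q'}(N_{Q'}))$ over the finite set of $Q'\in\operatorname{Ass}N$.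

Suppose instead that all $Q\in\operatorname{Ass}X$ have $\dim R/Q=d=\dim R/I$. Then they are minimal over $I$. Lemma~\ref{lem:split} and \eqref{eq:tf} for $Y=cN$ give
\[
m_e(N,X)\le m_e(cN,X)+\gamma_e\le r\,s(X)\,q^{d+\alpha}+C'q^{d-1+\alpha}.
\]
This proves \eqref{eq:upper}, and with the lower bound it proves the estimate of Theorem~\ref{thm:A}(b). The sequence $m_e(M,X)/q^{d+\alpha}$ therefore converges to $\operatorname{rk}_{\mathfrak p}(M)s(X)$, and the Ces\`aro means of a convergent sequence converge to the same limit. The proof of Theorem~\ref{thm:A} is complete.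

\section{The zero-one law and the total rank formula}\label{sec:B}

\begin{lemma}\label{lem:markov}
Let $\mathcal G$ be a nonempty countable set and $P_e$ $(e\ge1)$ matrices indexed by $\mathcal G\times\mathcal G$ with nonnegative entries, all row sums equal to $1$, and $P_{e+f}=P_eP_f$. Suppose there is a function $w$ on $\mathcal G$ with $\lim_eP_e(Y,X)=w(X)$ for all $X,Y\in\mathcal G$. Then $\sigma=\sum_Xw(X)$ is $0$ or $1$.
\end{lemma}

\begin{proof}
We use Fatou's lemma for series: if $a_e(Z)\ge0$ and $a_e(Z)\to a(Z)$ for each $Z$, then $\sum_Za(Z)\le\liminf_e\sum_Za_e(Z)$. Fix $Y$. Applied to the rows $P_e(Y,-)$ it gives $\sigma\le1$. For fixed $f$ and $X$ it gives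
\[
w(X)=\lim_eP_{e+f}(Y,X)=\lim_e\sum_ZP_e(Y,Z)P_f(Z,X)\ge\sum_Zw(Z)P_f(Z,X).
\]
Sum over $X$. The left side gives $\sigma$, and the right side gives $\sum_Zw(Z)\sum_XP_f(Z,X)=\sigma$. Since $\sigma$ is finite, equality holds for every $X$. Now let $f\to\infty$ in $w(X)=\sum_Zw(Z)P_f(Z,X)$. The terms are bounded by the summable function $w(Z)$ and tend to $w(Z)w(X)$, so dominated convergence gives $w(X)=\sigma w(X)$. Summing over $X$ gives $\sigma=\sigma^2$.
\end{proof}

Of the chains in Section~\ref{sec:wrong}, chain (ii) satisfies the hypotheses with $\sigma=0$. In (i) the limits do not exist, and in (iii) they depend on $Y$.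

\begin{proof}[Proof of Theorem~\ref{thm:B}]
Let $d=\dim D$, $s=s_{\mathfrak p}$ and $\mathcal G=\operatorname{find}(D)$.

\emph{The sum is $0$ or $1$.} The set $\mathcal G$ is countable, since each $F^e_*D$ has finitely many summands in its decomposition, and it consists of nonzero torsion-free $D$-modules. This is the reason to work with $D$: all states have positive rank. If $Y\in\mathcal G$, then $\operatorname{find}(Y)\subseteq\mathcal G$ by Lemma~\ref{lem:basic}(b). For $X,Y\in\mathcal G$ put
\[
P_e(Y,X)=\frac{m_e(Y,X)\operatorname{rk}_{\mathfrak p}(X)}{\operatorname{rk}_{\mathfrak p}(Y)\,q^{d+\alpha}},\qquad w(X)=s(X)\operatorname{rk}_{\mathfrak p}(X).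
\]
The rows sum to $1$ by \eqref{eq:rank} for $Y$. In $\sum_ZP_e(Y,Z)P_f(Z,X)$ the factors $\operatorname{rk}_{\mathfrak p}(Z)$ cancel, and Lemma~\ref{lem:basic}(b) gives $P_eP_f=P_{e+f}$. By \eqref{eq:tf}, $P_e(Y,X)\to w(X)$ for all $X,Y\in\mathcal G$. Lemma~\ref{lem:markov} shows that $\sum_Xw(X)\in\{0,1\}$.

\emph{If $s(X)>0$, then $X$ is an F-contributor with associated prime $\mathfrak p$.} Such an $X$ lies in $\mathcal G$, so it is a nonzero torsion-free $D$-module. Hence $\operatorname{Ass}X=\{\mathfrak p\}$, $\dim X=d=\dim D$ and $\operatorname{cs}(D,X)=s(X)>0$.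

\emph{The converse.} Let $X$ be an F-contributor with $\mathfrak p\in\operatorname{Ass}X$, and let $N$ satisfy $\dim N=\dim X=:d'$ and $\operatorname{cs}(N,X)>0$. To apply Theorem~\ref{thm:A} to $N$ we need $d'=d$. We have $d\le d'$ because $\mathfrak p\in\operatorname{Supp}X$. If $d<d'$, Lemma~\ref{lem:ass} with $Q=\mathfrak p$ gives $m_e(N,X)/q^{d'+\alpha}\le Cq^{d-d'}\to0$, so $\operatorname{cs}(N,X)=0$, a contradiction. This is the step that needs $\mathfrak p\in\operatorname{Ass}X$ and not only $\mathfrak p\in\operatorname{Supp}X$. So $d'=d$ and $\operatorname{cs}(N,X)=\operatorname{cs}_{\mathfrak p}(N,X)$. Since $X\in\operatorname{find}(N)$, we have $\mathfrak p\in\operatorname{Supp}X\subseteq\operatorname{Supp}N$. Theorem~\ref{thm:A}(b) gives $0<\operatorname{cs}_{\mathfrak p}(N,X)=\operatorname{rk}_{\mathfrak p}(N)\,s(X)$, so $s(X)>0$.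

Finally, the sum is $1$ if and only if it is nonzero, that is, if and only if $s(X)>0$ for some $X$. By the last two steps this means that an F-contributor with associated prime $\mathfrak p$ exists.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:C}]
Let $D=R/\mathfrak p$, $d=\dim D=\dim M$ and $s=s_{\mathfrak p}$, and let $\mathcal G^+$ be the set of indecomposable $X$ with $s(X)>0$. Then $\mathcal G^+\subseteq\operatorname{find}(D)$, and each $X\in\mathcal G^+$ has $\mathfrak p\in\operatorname{Supp}X$. For such $X$, Theorem~\ref{thm:A}(b) shows that $m_e(M,X)/q^{d+\alpha}$ has the positive limit $\operatorname{rk}_{\mathfrak p}(M)s(X)$, so $m_e(M,X)>0$ for large $e$. Thus $\mathcal G^+\subseteq\operatorname{find}(M)$.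

Consider the term of $X\in\operatorname{find}(M)$ on the left side of \eqref{eq:trf}. The signature $\operatorname{cs}_{\mathfrak p}(M,X)$ is finite by Lemma~\ref{lem:basic}(b),(c), and $\operatorname{rk}_{\mathfrak p}(X)$ is finite by \eqref{eq:rank}. If $\mathfrak p\notin\operatorname{Supp}X$, the term is $0$. If $\mathfrak p\in\operatorname{Supp}X$, it equals $\operatorname{rk}_{\mathfrak p}(M)s(X)\operatorname{rk}_{\mathfrak p}(X)$ by Theorem~\ref{thm:A}(b), and this is $0$ unless $X\in\mathcal G^+$. Therefore
\[
\sum_{X\in\operatorname{find}(M)}\operatorname{cs}_{\mathfrak p}(M,X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)\sum_{X\in\mathcal G^+}s(X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)\sum_{X\in\operatorname{find}(D)}s(X)\operatorname{rk}_{\mathfrak p}(X).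
\]
By Theorem~\ref{thm:B}, the last sum is $1$ if some F-contributor has $\mathfrak p$ as an associated prime and $0$ otherwise, and these F-contributors are the elements of $\mathcal G^+\subseteq\operatorname{find}(M)$. The hypothesis of the conjecture provides such an F-contributor, so the conjecture holds.
\end{proof}

\begin{thebibliography}{1}

\bibitem{MS}
Alapan Mukhopadhyay and Ilya Smirnov, \emph{A dynamical approach to Frobenius splitting}, arXiv:2610.40392 (2026).

\end{thebibliography}
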